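# Sliding unit squares in a rectangle: how many holes make the group a braid group?

## 1. A guess of six holes, and the theorem

Put $n$ unit squares into a $w\times h$ box, sides parallel to the axes, and let them slide without overlapping. If the box is very roomy, the squares behave like points in the plane, and closed motions of the whole configuration are braids. If the box is nearly full, the squares block each other. The question is exactly how full the box may be before the group of closed motions stops being the braid group.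

**Definition (square configuration space).** Let $w,h\ge1$ be integers, $R_{w,h}=[0,w]\times[0,h]$ and $1\le n\le wh$. The space $SC_n(R_{w,h})$ consists of the configurations of $n$ unlabeled axis-parallel closed unit squares contained in $R_{w,h}$ with pairwise disjoint interiors. Equivalently, it is the space of unordered sets $\{x_1,\dots,x_n\}$ of points of $[\frac12,w-\frac12]\times[\frac12,h-\frac12]$ (the centers) with $\|x_i-x_j\|_\infty\ge1$ for $i\ne j$, topologized as a subspace of the unordered configuration space $C_n(\mathbb R^2)$. It is nonempty and path-connected, and the *square-section braid group* is $SBr_n(R_{w,h})=\pi_1(SC_n(R_{w,h}))$.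

The group $Br_n=\pi_1(C_n(\mathbb R^2))$ is the braid group on $n$ strands. By Artin's theorem it is generated by half-twists $s_1,\dots,s_{n-1}$ subject to $s_as_b=s_bs_a$ for $|a-b|\ge2$ and $s_as_{a+1}s_a=s_{a+1}s_as_{a+1}$. Throughout, $\gamma\gamma'$ means first $\gamma$, then $\gamma'$; $[x,y]=1$ means that $x,y$ commute; and
$$e=wh-n$$
is the number of holes.

A first guess is that six holes are what is needed. The braid relation is about three strands. Three squares alone in a $3\times3$ window leave six of its nine cells free, and we shall see in Section 4 that they do behave like three points in the plane. This guess is the following conjecture from Minh Pham, Nicholas Wawrykow, and Jacob Zweiback, "The first homology of square-section braid groups", arXiv:2610.12633 (2026).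

**Conjecture.** If $w,h\ge3$, then for $1\le n\le wh$, $SBr_n(R_{w,h})\cong Br_n$ if and only if $n\le wh-6$.

Let us test it. For $n=1$ the space is a rectangle, hence contractible, and $Br_1=1$: agreement, since $1\le wh-6$. With no hole or one hole we shall find in Section 2 the trivial group and a free group of rank $(w-1)(h-1)$, neither of which is $Br_n$: agreement. On the $3\times3$ board the guess predicts the braid group exactly for $n\le3$, and this is correct. On the next board, $3\times4$, it predicts failure for $n=7,8$, and there it is wrong: $SBr_8(R_{3,4})\cong Br_8$.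

**Theorem 1.** Let $w,h\ge3$ and $1\le n\le wh$.

* If $(w,h)\ne(3,3)$: $SBr_n(R_{w,h})\cong Br_n$ if and only if $n\le wh-4$.
* If $(w,h)=(3,3)$: $SBr_n(R_{3,3})\cong Br_n$ if and only if $n\le3=wh-6$.

Whenever the groups are isomorphic, the inclusion $SC_n(R_{w,h})\subset C_n(\mathbb R^2)$ induces an isomorphism.

So the conjecture is false; its statement is true for the $3\times3$ board and false for every other board with $w,h\ge3$. Sections 2, 3 and 5 disprove it. Sections 4, 6 and 7 give the remaining isomorphisms, Section 8 treats $e\le3$, and Section 9 treats four and five squares on the $3\times3$ board.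

## 2. Tokens, blocks and a cube complex

The purpose of this section is to replace the continuous space by a finite cube complex in which tokens hop between cells of a grid.

**Definition (board, blocks, $X_n(B)$).** A *board* $B$ is a finite set of unit cells of the square grid. A *block* is a $1\times1$, $1\times2$, $2\times1$ or $2\times2$ set of cells; a block with two cells is a *domino*. The cubes of $X_n(B)$ are the sets of $n$ pairwise disjoint blocks contained in $B$. Each block represents one token (unit square) moving freely inside it, so its center ranges over a point, a unit segment or a unit square. Thus $X_n(B)\subset C_n(\mathbb R^2)$. $X_0(B)$ is a point. Put $G_n(B)=\pi_1X_n(B)$.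

Vertices are the $n$-element subsets of $B$. An edge is one token moving over a domino while the others are static. There are two kinds of $2$-cells:

* (i) two tokens moving in disjoint dominoes, the rest static;
* (ii) one token moving in an otherwise empty $2\times2$ block, the rest static. We call this a *$Q$-cell*.

If $B$ is connected through edges of cells and $0\le n\le|B|$, then $X_n(B)$ is connected. Indeed, let $v$ be a leaf of a spanning tree of the adjacency graph. If $n\ge1$, slide a token nearest to $v$ in the tree along the tree path to $v$; the cells on the way are empty. So every vertex is connected to one with a token on $v$, and we use induction for the connected board $B\setminus v$ with $n-1$ tokens.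

**Definition (good).** Let $\varphi=\varphi_n:G_n(B)\to Br_n$ be induced by $X_n(B)\subset C_n(\mathbb R^2)$. The pair $(B,n)$ is *good* if $\varphi$ is an isomorphism. A symmetry of the plane, including a reflection, carries $X_n(B)\subset C_n(\mathbb R^2)$ to the same situation for the image board, so goodness is invariant under such symmetries.

*Example.* Let $B$ be the $2\times2$ board with cells $TL,TR,BL,BR$ and $n=2$. There are two $2$-cells: both tokens move horizontally (one in each row), or both move vertically (one in each column). The first square has the vertices with one token in each row, the second those with one token in each column. Each of the eight edges lies in one of the two squares, and the squares share exactly the two vertices $\{TL,BR\}$ and $\{TR,BL\}$. Two disks glued at two points give $G_2(B)=\mathbb Z$. A generator goes from $\{TL,BR\}$ through the first square ($TL\to TR$, $BR\to BL$) and back through the second ($TR\to BR$, $BL\to TL$): a clockwise half-turn that exchanges the tokens. Its image generates $Br_2=\mathbb Z$,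 so $(B,2)$ is good.

**Lemma 2.** Let $m\in\mathbb Z_{\ge0}$, let $E$ be a set of ordered pairs, and let $D=\{\xi\in[0,m]^n:\xi_j-\xi_i\ge1\ \text{for all }(i,j)\in E\}$ be nonempty. Let $Y(D)$ be the union of all integer unit cubes (of all dimensions) contained in $D$. Then $Y(D)$ is contractible.

*Proof.* The aim is to delete vertices one by one without changing the homotopy type.

Let $L=D\cap\mathbb Z^n$. It is nonempty: take the floors of the coordinates of a point of $D$; $\xi_j\ge\xi_i+1$ implies $\lfloor\xi_j\rfloor\ge\lfloor\xi_i\rfloor+1$. It is closed under coordinatewise maximum, since $a_j\ge a_i+1$ and $a'_j\ge a'_i+1$ give $\max(a_j,a_j')\ge\max(a_i,a'_i)+1$. Let $\hat m$ be its top element. For $a\in L$ let $M(a)=\{i:a+1_i\in D\}$, where $1_i$ is the $i$-th unit vector.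

First, the cube $a+[0,1]^S$ lies in $D$ if and only if $S\subset M(a)$. Necessity is clear. Let $S\subset M(a)$ and $(i,j)\in E$. If $i\in S$, then $a+1_i\in D$ gives $a_j-a_i-1\ge1$, so $\xi_j-\xi_i\ge a_j-(a_i+1)\ge1$ on the cube. If $i\notin S$, then $\xi_j-\xi_i\ge a_j-a_i\ge1$. The bounds $0\le\xi_i\le m$ are clear.

Second, if $a\ne\hat m$ then $M(a)\ne\emptyset$. Choose $i$ with $a_i<\hat m_i$ and $a_i$ maximal among such. Let $(i,j)\in E$, so $a_j\ge a_i+1$. If $a_j<\hat m_j$, maximality gives $a_j\le a_i$, a contradiction. So $a_j=\hat m_j\ge\hat m_i+1\ge a_i+2$, and raising $a_i$ by one keeps this inequality. Inequalities $(k,i)\in E$ are only helped, and $a_i+1\le\hat m_i\le m$. Hence $i\in M(a)$.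

Now delete the vertices of $L$ in order of increasing coordinate sum, each together with all cubes containing it. At each stage the remaining cubes are those whose minimal vertex remains. When $a$ is deleted, a remaining cube containing $a$ has a remaining minimal vertex $a'\le a$; as $a'\neq a$ would have smaller sum, $a'=a$. So the remaining cubes containing $a$ are exactly the faces containing $a$ of $a+[0,1]^{M(a)}$. If $a\ne\hat m$ this cube has positive dimension, and it deformation retracts onto the union of its faces not containing $a$: with $a$ as origin, move $x$ in a straight line to $x+(1-\max_ix_i)(1,\dots,1)$, which fixes every $x$ with some $x_i=1$. So deletion of $a\ne\hat m$ is a deformation retraction of the whole remaining complex. The unique vertex with the largest sum is $\hat m$, and we end with $\{\hat m\}$. $\square$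

**Proposition 3.** $X_n(R_{w,h})\hookrightarrow SC_n(R_{w,h})$ is a weak homotopy equivalence. (Here $R_{w,h}$ also denotes the board of its $wh$ cells.)

*Proof.* **Step 1: label the squares.** This makes the space a union of convex polytopes. Let $C$ be the labeled space, with coordinates $z_i=(x_i,y_i)=\text{center}-(\frac12,\frac12)\in[0,w-1]\times[0,h-1]$ and $\|z_i-z_j\|_\infty\ge1$ for $i\neq j$. Let $\tilde X\subset C$ be the union of the integer cubes contained in $C$. In an integer cube each token $i$ sweeps a block. If the blocks of two tokens share a cell, some vertex of the cube has $z_i=z_j$, so the cube is not in $C$. If the blocks of $i,j$ are disjoint, then, being products of intervals, they are separated in $x$ or in $y$, so one of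
$$x_j-x_i\ge1,\quad x_i-x_j\ge1,\quad y_j-y_i\ge1,\quad y_i-y_j\ge1$$
holds on the whole cube. Hence a cube lies in $C$ if and only if its blocks are pairwise disjoint, and $\tilde X/S_n=X_n(R_{w,h})$.

**Step 2: cover by convex pieces.** For each function $T$ that chooses one of these four inequalities for every pair $\{i,j\}$, let $P_T\subset C$ be the polytope it defines, and $X_T$ the union of the integer cubes contained in $P_T$. Then $C=\bigcup P_T$, and by Step 1 every cube in $C$ lies in some $P_T$, so $\tilde X=\bigcup X_T$. For a family of $T$'s, $\bigcap X_T$ is the union of the cubes in $\bigcap P_T$: the smallest integer cube containing a given point of $\bigcap X_T$ is a face of a cube in $P_T$ for each $T$. A nonempty $\bigcap P_T$ is convex, and it has the form $D^x\times D^y$ with $D^x,D^y$ as in Lemma 2. Then $\bigcap X_T=Y(D^x)\times Y(D^y)$ is contractible. So $\bigcap X_T\to\bigcap P_T$ is always a homotopy equivalence (or both are empty).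

**Step 3: glue.** Subdivide $C$ so that all $P_T$ and all cubes are subcomplexes. The gluing lemma says: if $X=X'\cup X''\subset C=C'\cup C''$ are unions of subcomplexes and $X'\to C'$, $X''\to C''$, $X'\cap X''\to C'\cap C''$ are homotopy equivalences, so is $X\to C$. Induct on the number of sets in the cover: the intersection of the last set with the union of the others is covered by fewer sets, with intersections of the same kind. So $\tilde X\to C$ is a homotopy equivalence.

**Step 4: forget the labels.** $S_n$ acts freely on $C$ and on $\tilde X$, so $C\to SC_n$ and $\tilde X\to X_n$ are coverings with group $S_n$, and $\tilde X$ is the preimage of $X_n$. Coverings do not change $\pi_k$ for $k\ge2$, and $\pi_0$ of the quotients is the set of $S_n$-orbits on $\pi_0(\tilde X)=\pi_0(C)$. For $\pi_1$: a loop in $X_n$ that is null-homotopic in $SC_n$ lifts to a loop in $\tilde X$ null-homotopic in $C$, hence in $\tilde X$. And a loop in $SC_n$ based in $X_n$ lifts to a path in $C$ from some $\tilde x\in\tilde X$ to $g\tilde x$; as $\pi_0(\tilde X)=\pi_0(C)$,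 there is a path in $\tilde X$ with the same ends, and the two differ by a loop in $C$ homotopic to one in $\tilde X$. So $\pi_1$ is mapped isomorphically. $\square$

Hence $SBr_n(R_{w,h})=G_n(R_{w,h})$, compatibly with the maps to $Br_n$. We can now finish the tests. If $e=0$, $X_n$ is a point. If $e=1$, neither kind of $2$-cell exists (type (i) needs two holes, a $Q$-cell three), and $X_n$ is the grid graph of positions of the hole. It has $wh$ vertices and $(w-1)h+w(h-1)$ edges, so its group is free of rank $(w-1)h+w(h-1)-wh+1=(w-1)(h-1)$.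

## 3. The snake: generators and relations

The purpose of this section is to find a contractible subcomplex through all vertices, so that every edge becomes a group element, and to read off relations.

Let $B=R_{w,h}$ with $w,h\ge2$, $N=wh$, rows numbered from below. The *snake* $S=(s_1,\dots,s_N)$ runs through row 1 rightwards, row 2 leftwards, and so on. (The letter $s$ with an index up to $N$ denotes a cell; $s_a\in Br_n$ denotes a half-twist. The context decides.) For $w=3,h=4$ the indices are
$$\begin{array}{ccc}12&11&10\\7&8&9\\6&5&4\\1&2&3\end{array}$$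

Let $X_n(S)$ be the subcomplex of $X_n(B)$ that uses only single cells and dominoes $\{s_i,s_{i+1}\}$ (*path dominoes*). Record the indices $\xi_1<\dots<\xi_n$ of the tokens. Up to a shift by 1, $X_n(S)$ is $Y(D)$ for $D=\{1\le\xi_1,\ \xi_n\le N,\ \xi_{j+1}-\xi_j\ge1\}$, so it is contractible by Lemma 2. It contains all vertices of $X_n(B)$. Choose the base point in it. Then every oriented edge of $X_n(B)$ defines an element of $G_n(B)$, by joining its ends to the base point inside $X_n(S)$. Edges of $X_n(S)$ give $1$, the edge elements generate $G_n(B)$, and the boundary of each $2$-cell gives a relation.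

**Definition (chords).** For the pair of rows $r,r+1$ let $u\in\{1,\dots,w\}$ be the column coordinate such that the snake turns at $u=w$. The cell of row $r$ with coordinate $u$ has index $i=(r-1)w+u$, and the cell of row $r+1$ with coordinate $u$ has index $j=(r+1)w+1-u$. For $1\le u\le w-1$ the domino $f_{r,u}=\{s_i,s_j\}$ is a *chord*. All non-path dominoes are chords (at $u=w$ we have $j=i+1$). In the picture, the chords are $\{s_1,s_6\},\{s_2,s_5\}$; $\{s_4,s_9\},\{s_5,s_8\}$; $\{s_7,s_{12}\},\{s_8,s_{11}\}$.

Let a token move from $s_i$ to $s_j$ over $f_{r,u}$, with $k_1,k_2,k_3$ of the other tokens before $s_i$, between, and after $s_j$ along $S$. If another token moves along a path domino disjoint from the chord, the type (i) cell shows that the edge element does not change. Configurations of $k$ tokens on a segment are connected by such moves. So the element depends only on the chord and $(k_1,k_2,k_3)$. The moving token goes from order position $a=k_1+1$ to order position $b=a+k_2$, and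
$$k_1=a-1,\qquad k_2=b-a,\qquad k_3=n-b.$$

**Lemma 4.** The element depends only on $r,a,b$. Call it $F_r(a\to b)$, where $1\le a\le b\le n$. It exists (*is feasible*) if and only if some $1\le u\le w-1$ satisfies
$$a\le(r-1)w+u,\qquad b-a\le2(w-u),\qquad b\ge(r+1)w+1-e-u.\tag{F}$$
Moreover $F_r(a\to a)=1$ if feasible. The $F_r(a\to b)$ with $a<b$ generate $G_n(B)$.

*Proof.* The tokens fit if and only if $k_1\le i-1=(r-1)w+u-1$, $k_2\le j-i-1=2(w-u)$ and $k_3\le N-j=(h-r-1)w+u-1$. With $n=hw-e$ these are the three parts of (F). The admissible $u$ form an interval, so it suffices to compare $u$ and $u+1$ when both are admissible. Place $k_1$ tokens before $f_{r,u}$, $k_2$ strictly between the ends of $f_{r,u+1}$, and $k_3$ after $f_{r,u}$. There is room: for $k_1,k_3$ because $u$ is admissible, for $k_2$ because $u+1$ is. The $2\times2$ block at coordinates $u,u+1$ then contains only the moving token. Its $Q$-cell says that the chord at $u$ equals: path edge, chord at $u+1$, path edge. So the two chords give the same element.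

If $k_2=0$ and $u$ is admissible, all larger $u\le w-1$ are admissible too. The same $Q$-cell argument also works for the block at $w-1,w$, where the second vertical domino is the path domino $\{s_{rw},s_{rw+1}\}$. So the element is $1$. The last claim holds since non-path edges are chord moves or their inverses. $\square$

*Example.* On the $2\times2$ board with $n=2$ there is one chord, $\{s_1,s_4\}$, and (F) with $u=1,e=2$ reads $a\le1$, $b-a\le2$, $b\ge2$. So $F_1(1\to2)$ is the only feasible element, in accordance with $G_2=\mathbb Z$.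

**The image in $Br_n$.** We need to know which braid $F_r(a\to b)$ is. Configurations of $n$ points on the arc $S$ form a contractible space containing $X_n(S)$, which serves as base. Straighten $S$ by an orientation-preserving homeomorphism of the plane. Let $s_a\in Br_n$ be the half-twist in which token $a$ moves to position $a+1$ passing on the left of the arc while token $a+1$ moves to position $a$ passing on the right. These are standard Artin generators. The chord $f_{r,u}$ and the part of the snake between its ends bound a disk, between rows $r$ and $r+1$, whose interior contains no cell center. Row $r$ is directed to the right for $r$ odd and to the left for $r$ even, and row $r+1$ lies above it. So the disk is on the left of the snake for $r$ odd and on the right for $r$ even. Pushing the chord across the disk, the moving token runs close to the snake, on that side, past the tokens $a+1,\dots,b$ one after the other. Passing one token on the left is $s_c$, if the moving token has position $c$ at that time; passing on the right is $s_c^{-1}$. Hence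
$$\varphi(F_r(a\to b))=s_a^{\epsilon_r}s_{a+1}^{\epsilon_r}\cdots s_{b-1}^{\epsilon_r},\qquad\epsilon_r=(-1)^{r+1}.\tag{1}$$

**Relations.** These come from type (i) cells on two disjoint chords, starting with tokens at the initial ends (the ends with smaller index) of both. Let $p_1,\dots,p_5\ge0$ be the numbers of other tokens in the five segments of $S$ cut out by the four chord ends. So $\sum p_i=n-2$, and $p_i\le c_i$, where $c$ is the vector of segment lengths. Every such $p$ gives a relation: the two orders of performing the moves agree. Call the tokens $A$ (first chord) and $A'$ (second).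

*Chords in consecutive pairs of rows.* Take $f_{r,u}$ and the chord between rows $r+1,r+2$ at coordinate $v$, measured by the coordinate of pair $r$, with $1\le u<v\le w$. The coordinate of pair $r+1$ is $w+1-v\le w-1$, so the second chord joins the indices $(r+1)w+1-v$ and $(r+2)w+1-(w+1-v)=(r+1)w+v$. The order of the ends along $S$ is: start of the first, start of the second, end of the first, end of the second. Subtracting indices,
$$c=\big((r-1)w+u-1,\ 2w-u-v,\ v-u-1,\ u+v-2,\ (h-r-1)w-v\big).$$
Put $a=p_1+1$ and $c_*=a+p_2$. Token $A'$ has position $c_*+1$. If $A$ moves first, it passes $p_2$ tokens, $A'$, and $p_3$ tokens; then $A'$ has position $c_*$ and passes $p_3$ tokens, $A$, and $p_4$ tokens. If $A'$ moves first, it passes $p_3+p_4$ tokens, and then $A$ passes $p_2+p_3$. So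
$$F_r(a\to c_*+p_3+1)\,F_{r+1}(c_*\to c_*+p_3+p_4+1)=F_{r+1}(c_*+1\to c_*+p_3+p_4+1)\,F_r(a\to c_*+p_3).\tag{R}$$

*Nested chords.* Take $f_{r,u},f_{r,u'}$ with $u<u'$. The ends of the second lie between those of the first, and
$$c=\big((r-1)w+u-1,\ u'-u-1,\ 2(w-u'),\ u'-u-1,\ (h-r-1)w+u-1\big).$$
Put $a=p_1+1$, $a'=a+p_2+1$, $b'=a'+p_3$, $b=a+p_2+p_3+p_4+1$. In either order the outer token goes from $a$ to $b$. The inner one goes from $a'$ to $b'$ if it moves first, and from $a'-1$ to $b'-1$ if it moves second:
$$F_r(a\to b)\,F_r(a'-1\to b'-1)=F_r(a'\to b')\,F_r(a\to b).\tag{N}$$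

*Far chords.* Take $f_{r,u}=\{s_i,s_j\}$ and $f_{r',u'}=\{s_{i'},s_{j'}\}$ with $r'\ge r+2$, so $i<j<i'<j'$ and $c=(i-1,\,j-i-1,\,i'-j-1,\,j'-i'-1,\,N-j')$. Neither token passes the other, so
$$F_r(a\to b)\ \text{commutes with}\ F_{r'}(a'\to b'),\quad a=p_1+1,\ b=a+p_2,\ a'=p_1+p_2+p_3+2,\ b'=a'+p_4.\tag{K}$$

**Lemma 5 (the principle).** If $x_1,\dots,x_{n-1}\in G_n(B)$ generate $G_n(B)$, satisfy the Artin relations, and $\varphi(x_a)=s_a$, then $(B,n)$ is good.

*Proof.* By Artin's presentation, $s_a\mapsto x_a$ defines a homomorphism $Br_n\to G_n(B)$. It is surjective, and $\varphi$ is a left inverse; so it is an isomorphism and $\varphi$ is its inverse. $\square$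

## 4. Three tokens on the $3\times3$ board, and where the local argument stops

**Proposition 6.** $(R_{3,3},3)$ is good.

*Proof.* Here $w=h=3$, $n=3$, $e=6$, $\sum p_i=1$. The elements with $a<b$ are $F_r(1\to2),F_r(2\to3),F_r(1\to3)$ for $r=1,2$. Put $x_1=F_1(1\to2)$, $x_2=F_1(2\to3)$, so $\varphi(x_a)=s_a$ by (1). Relation (R) with $r=1$ has $c=(0,3,0,1,1)$ for $(u,v)=(1,2)$ and $c=(1,1,0,3,0)$ for $(2,3)$. We use four instances, with $F_r(a\to a)=1$:

* $(1,2)$, $p=(0,0,0,0,1)$: $x_1F_2(1\to2)=1$;
* $(2,3)$, $p=(1,0,0,0,0)$: $x_2F_2(2\to3)=1$;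
* $(1,2)$, $p=(0,1,0,0,0)$: $F_1(1\to3)F_2(2\to3)=x_1$, so $F_1(1\to3)=x_1x_2$;
* $(2,3)$, $p=(0,0,0,1,0)$: $x_1F_2(1\to3)=F_2(2\to3)$.

So $x_1,x_2$ generate. Relation (N) with $r=1$, $(u,u')=(1,2)$, $c=(0,0,2,0,3)$ and $p=(0,0,1,0,0)$ reads $F_1(1\to3)x_1=x_2F_1(1\to3)$, that is, $x_1x_2x_1=x_2x_1x_2$. Apply Lemma 5. $\square$

This suggests a first approach on a larger board: move three consecutive tokens into an otherwise empty $3\times3$ window, where Proposition 6 gives their braid relation. A $3\times3$ window that contains exactly three tokens contains six holes. So with $e\le5$ holes there is no such window, and this is the exact point at which the approach stops. Smaller windows do not replace it. Three tokens alone in a $2\times3$ window have the free group $F_2$ as their group (computed in Section 9), and $F_2\not\cong Br_3$, as the abelianizations are $\mathbb Z^2$ and $\mathbb Z$. Fuller windows do not replace it either: by Section 9, four or five tokens on the $3\times3$ board do not give $Br_4$ or $Br_5$.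

What gets past this point is to leave small windows altogether. A chord move $F_r(a\to b)$ passes several tokens at once, and the same $F_r(a\to b)$ occurs in many relations (R), (N), (K) with tokens all over the board. Comparing two relations that differ only in the length of one long move isolates the difference of the two moves, and shows that it commutes with many things.

## 5. Eight tokens on the $3\times4$ board

**Proposition 7.** $(R_{3,4},8)$ is good. Hence $SBr_8(R_{3,4})\cong Br_8$, although $8>3\cdot4-6=6$, and the Conjecture is false.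

The proof fills the rest of this section. We have $w=3$, $h=4$, $e=4$, $n=8$, $\sum p_i=6$; the snake and its chords were displayed in Section 3.

**Step 1: list the generators.** For a chord with lower end $s_i$ and upper end $s_j$, all $k_1+k_2+k_3=7$ with $k_1\le i-1$, $k_2\le j-i-1$, $k_3\le12-j$ occur. The bounds are $(0,4,6),(1,2,7)$ for $r=1$; $(3,4,3),(4,2,4)$ for $r=2$; $(6,4,0),(7,2,1)$ for $r=3$. The feasible $(a\to b)$ with $a<b$ are

* $r=1$: $(1\to2),(2\to3),(1\to3),(2\to4),(1\to4),(1\to5)$;
* $r=2$: $(3\to4),(4\to5),(5\to6),(2\to4),(3\to5),(4\to6),(5\to7)$, $(2\to5),(3\to6),(4\to7)$, $(1\to5),(2\to6),(3\to7),(4\to8)$;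
* $r=3$: $(7\to8),(6\to7),(6\to8),(5\to7),(5\to8),(4\to8)$.

**Step 2: use the symmetry.** The reflection of the board that exchanges row $r$ with row $5-r$ maps $s_i$ to $s_{13-i}$, so it preserves $X_8(S)$ and induces an automorphism $\mu$ of $G_8$. A move from $s_i$ up to $s_j$ becomes a move from $s_{13-i}$ down to $s_{13-j}$, and order position $a$ becomes $9-a$. So
$$\mu(F_r(a\to b))=F_{4-r}(9-b\to9-a)^{-1}.$$
Put
$$x_1=F_1(1\to2),\ x_2=F_1(2\to3),\ x_3=F_2(3\to4)^{-1},\ x_4=F_2(4\to5)^{-1},\ x_5=F_2(5\to6)^{-1},\ x_6=F_3(6\to7),\ x_7=F_3(7\to8).$$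
By (1), $\varphi(x_a)=s_a$, and $\mu(x_a)=x_{8-a}^{-1}$. Put also
$$E=F_1(1\to3),\quad D=F_2(3\to5),\quad E_2=F_2(4\to6),\quad H=F_2(3\to6),\quad D_3=F_3(6\to8),$$
so $\mu(E)=D_3^{-1}$ and $\mu(E_2)=D^{-1}$.

**Step 3: collect relations.** Relation (R) with $r=1$ has capacities $c=(0,3,0,1,4)$ for $(u,v)=(1,2)$, $c=(0,2,1,2,3)$ for $(1,3)$, and $c=(1,1,0,3,3)$ for $(2,3)$. In the table, earlier lines and $F_r(a\to a)=1$ are inserted in the last column.

| No. | $(u,v)$; $p$ | instance of (R) | result |
|---|---|---|---|
| (2) | $(1,2)$; $(0,2,0,0,4)$ | $F_1(1\to4)F_2(3\to4)=F_2(4\to4)F_1(1\to3)$ | $F_1(1\to4)=Ex_3$ |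
| (3) | $(1,2)$; $(0,3,0,0,3)$ | $F_1(1\to5)F_2(4\to5)=F_2(5\to5)F_1(1\to4)$ | $F_1(1\to5)=Ex_3x_4$ |
| (4) | $(1,2)$; $(0,1,0,1,4)$ | $F_1(1\to3)F_2(2\to4)=F_2(3\to4)F_1(1\to2)$ | $E\,F_2(2\to4)=x_3^{-1}x_1$ |
| (5) | $(2,3)$; $(1,0,0,2,3)$ | $F_1(2\to3)F_2(2\to5)=F_2(3\to5)F_1(2\to2)$ | $F_2(2\to5)=x_2^{-1}D$ |
| (6) | $(2,3)$; $(1,0,0,3,2)$ | $F_1(2\to3)F_2(2\to6)=F_2(3\to6)F_1(2\to2)$ | $F_2(2\to6)=x_2^{-1}H$ |
| (7) | $(2,3)$; $(0,0,0,3,3)$ | $F_1(1\to2)F_2(1\to5)=F_2(2\to5)F_1(1\to1)$ | $F_2(1\to5)=x_1^{-1}x_2^{-1}D$ |
| (8) | $(2,3)$; $(1,1,0,1,3)$ | $F_1(2\to4)F_2(3\to5)=F_2(4\to5)F_1(2\to3)$ | $F_1(2\to4)=x_4^{-1}x_2D^{-1}$ |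
| (9) | $(1,3)$; $(0,2,0,1,3)$ | $F_1(1\to4)F_2(3\to5)=F_2(4\to5)F_1(1\to3)$ | $Ex_3D=x_4^{-1}E$ |
| (10) | $(1,3)$; $(0,1,0,2,3)$ | $F_1(1\to3)F_2(2\to5)=F_2(3\to5)F_1(1\to2)$ | $Ex_2^{-1}D=Dx_1$ |
| (11) | $(1,3)$; $(0,1,1,1,3)$ | $F_1(1\to4)F_2(2\to5)=F_2(3\to5)F_1(1\to3)$ | $Ex_3x_2^{-1}D=DE$ |
| (12) | $(2,3)$; $(0,1,0,3,2)$ | $F_1(1\to3)F_2(2\to6)=F_2(3\to6)F_1(1\to2)$ | $Ex_2^{-1}H=Hx_1$ |
| (13) | $(1,3)$; $(0,1,1,2,2)$ | $F_1(1\to4)F_2(2\to6)=F_2(3\to6)F_1(1\to3)$ | $Ex_3x_2^{-1}H=HE$ |
| (14) | $(2,3)$; $(1,1,0,2,2)$ | $F_1(2\to4)F_2(3\to6)=F_2(4\to6)F_1(2\to3)$ | $x_4^{-1}x_2D^{-1}H=E_2x_2$ |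
| (15) | $(1,3)$; $(0,2,0,2,2)$ | $F_1(1\to4)F_2(3\to6)=F_2(4\to6)F_1(1\to3)$ | $Ex_3H=E_2E$ |
| (16) | $(1,3)$; $(0,2,1,1,2)$ | $F_1(1\to5)F_2(3\to6)=F_2(4\to6)F_1(1\to4)$ | $Ex_3x_4H=E_2Ex_3$ |
| (17) | $(1,2)$; $(0,3,0,1,2)$ | $F_1(1\to5)F_2(4\to6)=F_2(5\to6)F_1(1\to4)$ | $Ex_3x_4E_2=x_5^{-1}Ex_3$ |

Relation (N) with $u=1,u'=2$: for $r=1$, $c=(0,0,2,0,6)$, $p=(0,0,1,0,5)$ gives
$$Ex_1=x_2E.\tag{18}$$
For $r=2$, $c=(3,0,2,0,3)$: $p=(2,0,1,0,3)$ gives $Dx_3^{-1}=x_4^{-1}D$, and $p=(3,0,1,0,2)$ gives the second line of
$$x_4D=Dx_3,\tag{19}$$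
$$E_2x_4^{-1}=x_5^{-1}E_2.\tag{20}$$
Applying $\mu$ to (18) gives $D_3^{-1}x_7^{-1}=x_6^{-1}D_3^{-1}$, that is,
$$x_7D_3=D_3x_6.\tag{21}$$

Relation (K) with $r=1,r'=3$: the chords $u=u'=2$, that is $\{s_2,s_5\},\{s_8,s_{11}\}$, have $c=(1,2,2,2,1)$. The vectors $p=(1,1,2,1,1),(1,1,2,2,0),(0,2,2,1,1),(0,2,2,2,0)$ give
$$x_2\text{ and }E\text{ commute with }x_6\text{ and }D_3.\tag{22}$$
The chords $\{s_1,s_6\},\{s_8,s_{11}\}$ have $c=(0,4,1,2,1)$. The vectors $p=(0,4,0,1,1),(0,4,1,1,0)$ and (3) give
$$Ex_3x_4=F_1(1\to5)\text{ commutes with }x_6\text{ and }x_7.\tag{23}$$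

**Step 4: the difference $\kappa=D^{-1}H$ of two long moves.** The aim is to show $\kappa=x_5^{-1}$; by (1), $\varphi(\kappa)=s_5^{-1}$, so this is what must hold. Lines (10) and (12) have the same left factors: $Dx_1D^{-1}=Ex_2^{-1}=Hx_1H^{-1}$, so $[\kappa,x_1]=1$. Lines (11) and (13) likewise: $DED^{-1}=Ex_3x_2^{-1}=HEH^{-1}$, so $[\kappa,E]=1$. By (18), $x_2=Ex_1E^{-1}$, so $[\kappa,x_2]=1$. Now (14) says $x_4^{-1}x_2\kappa=E_2x_2$, so $x_4E_2=x_2\kappa x_2^{-1}=\kappa$.

By (15), $E_2=Ex_3HE^{-1}$. Inserting this in (16) gives $Ex_3x_4H=Ex_3Hx_3$, so $x_4H=Hx_3$. With (19),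
$$Dx_3\kappa=x_4D\kappa=x_4H=Hx_3=D\kappa x_3,$$
so $[\kappa,x_3]=1$. Finally (17) reads $Ex_3\kappa=x_5^{-1}Ex_3$, because $x_4E_2=\kappa$. As $\kappa$ commutes with $E$ and $x_3$, we get $\kappa=x_5^{-1}$. Therefore
$$E_2=x_4^{-1}x_5^{-1},\qquad H=Dx_5^{-1},\qquad x_5\text{ commutes with }x_1,x_2,x_3,E.$$
Now (20) becomes $x_4^{-1}x_5^{-1}x_4^{-1}=x_5^{-1}x_4^{-1}x_5^{-1}$, that is, $x_4x_5x_4=x_5x_4x_5$. Apply $\mu$ to all this. From $\mu(E_2)=D^{-1}$ we get $D^{-1}=x_4x_3$, so
$$D=x_3^{-1}x_4^{-1};\qquad x_3\text{ commutes with }x_5,x_6,x_7;\qquad x_3x_4x_3=x_4x_3x_4.$$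

**Step 5: commutations with $x_4$, $x_6$, $x_7$.** Inserting $D$ in (9): $Ex_4^{-1}=x_4^{-1}E$, so $[E,x_4]=1$. Since $x_1=E^{-1}x_2E$ by (18), also $x_1$ commutes with $x_6$ and $D_3$, by (22). Since $x_7=D_3x_6D_3^{-1}$ by (21), the elements $x_1,x_2,E$ commute with $x_6,x_7$. As $Ex_3x_4$ (by (23)), $E$ and $x_3$ commute with $x_6,x_7$, so does $x_4$. Applying $\mu$ to $[x_4,x_6]=[x_4,x_7]=1$ gives $[x_4,x_2]=[x_4,x_1]=1$.

**Step 6: the remaining relations among $x_1,x_2,x_3$.** In (11) insert $D=x_3^{-1}x_4^{-1}$: $Ex_3x_2^{-1}x_3^{-1}x_4^{-1}=x_3^{-1}x_4^{-1}E=x_3^{-1}Ex_4^{-1}$. Hence $Ex_3x_2^{-1}x_3^{-1}=x_3^{-1}E$, and taking inverses after multiplying by $E^{-1}$ from the left,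
$$E^{-1}x_3E=x_3x_2x_3^{-1}.\tag{24}$$
Conjugate $x_3x_4x_3=x_4x_3x_4$ by $E$, which commutes with $x_4$: the element $y=x_3x_2x_3^{-1}$ satisfies $yx_4y=x_4yx_4$. Conjugating by $x_3$, we see that $x_2$ satisfies the braid relation with $x_3^{-1}x_4x_3$, which equals $x_4x_3x_4^{-1}$ by the braid relation of $x_3,x_4$. Conjugating by $x_4$, which commutes with $x_2$, we get $x_2x_3x_2=x_3x_2x_3$.

By (10), $E=Dx_1D^{-1}x_2=x_3^{-1}x_4^{-1}x_1x_4x_3x_2=x_3^{-1}x_1x_3x_2$, using $[x_1,x_4]=1$. Insert this in $x_3E=E\,x_3x_2x_3^{-1}$, which is (24). The left side is $x_1x_3x_2$. The right side is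
$$x_3^{-1}x_1x_3(x_2x_3x_2)x_3^{-1}=x_3^{-1}x_1x_3(x_3x_2x_3)x_3^{-1}=x_3^{-1}x_1x_3^2x_2.$$
So $x_3x_1x_3=x_1x_3^2$, that is, $[x_1,x_3]=1$. Then $E=x_1x_2$, and (18) reads $x_1x_2x_1=x_2x_1x_2$. Applying $\mu$: $[x_5,x_7]=1$, $D_3=x_6x_7$, and the braid relations for $(5,6)$ and $(6,7)$.

**Step 7: all Artin relations hold.** The braid relations for $(1,2),(2,3),(3,4),(4,5),(5,6),(6,7)$ have been derived. So have the commutations of $x_5$ with $x_1,x_2,x_3$; of $x_3$ with $x_6,x_7$; of $x_1,x_2,x_4$ with $x_6,x_7$; of $x_4$ with $x_1,x_2$; and $[x_1,x_3]=[x_5,x_7]=1$. These are $3+2+6+2+2=15$, all pairs with $|a-b|\ge2$.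

**Step 8: the $x_a$ generate.** The subgroup $\langle x_1,\dots,x_7\rangle$ is $\mu$-invariant and contains $E,D,E_2,H,D_3$. For $r=1$ it contains all six elements, by (2), (3), (8). For $r=3$ apply $\mu$. For $r=2$ it contains $(3\to4),(4\to5),(5\to6),(3\to5),(4\to6),(3\to6)$, then $(2\to4),(2\to5),(2\to6),(1\to5)$ by (4)–(7), and $(5\to7),(4\to7),(3\to7),(4\to8)$ as $\mu$-images of the last four. These are all fourteen. By Lemma 5, $(R_{3,4},8)$ is good. $\square$

## 6. Surjectivity with two holes, and removal of a token

To pass from one board and one $n$ to others we need three tools. The first says that a single token can be brought to any order position by chord moves of its own.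

**Lemma 8 (jumps).** Let $w,h\ge2$, $e\ge2$, $n\ge1$. The graph on $\{1,\dots,n\}$ with an edge $a$–$b$ for every feasible $F_r(a\to b)$, $a<b$, is connected.

*Proof.* Let $1\le a<n$. We connect $a$ with $a+1$. Having chosen $r\le h-1$, use relative positions $\alpha=a-(r-1)w$, $\beta=b-(r-1)w$, and $\nu=n-(r-1)w=(h-r+1)w-e\ge2w-e$. Then (F) reads
$$\alpha\le u,\qquad\beta-\alpha\le2(w-u),\qquad u\ge2w+1-e-\beta,\qquad1\le u\le w-1.$$

**Case A:** $a=(r-1)w+\alpha$ with $1\le\alpha\le w-1$, $r\le h-1$. Put $\beta=\min(2w-1-\alpha,\nu)$; then $\beta\ge\alpha+1$, since $\alpha\le w-1$ and $a<n$.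

Suppose $\beta=2w-1-\alpha$. Then $2w+1-e-\beta=\alpha+2-e\le\alpha$. The move $\alpha\to\beta$ is feasible with $u=\alpha$, because $\beta-\alpha=2w-1-2\alpha\le2(w-\alpha)$. If $\alpha=w-1$, then $\beta=\alpha+1$ and we are done. Otherwise $\alpha+1\to\beta$ is feasible with $u=\alpha+1\le w-1$, because $\beta-\alpha-1=2(w-\alpha-1)$. Both $\alpha$ and $\alpha+1$ are joined to $\beta$.

Suppose $\beta=\nu\le2w-2-\alpha$. Since $2w+1-e-\nu\le1$, the third condition holds for all $u\ge1$. The move $\alpha\to\nu$ is feasible with $u=\alpha$, as $\nu-\alpha\le2w-2-2\alpha$. Either $\nu=\alpha+1$ and we are done, or $\alpha+2\le\nu\le2w-2-\alpha$, so $\alpha\le w-2$, and $\alpha+1\to\nu$ is feasible with $u=\alpha+1$, as $\nu-\alpha-1\le2w-3-2\alpha\le2(w-\alpha-1)$.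

**Case B:** $a=\rho w$ with $1\le\rho\le h-2$. Use $r=\rho+1$, so $\alpha=0$. Put $\beta=\min(2w-2,\nu)$. Then $\beta\ge1$ and $\beta\ge2w-e$. With $u=1$ the move $0\to\beta$ is feasible: $\beta\le2(w-1)$ and $1\ge2w+1-e-\beta$. If $\beta=1$ we are done; if $\beta\ge2$, then $1\to\beta$ is feasible with $u=1$ too.

**Case C:** $a\ge(h-1)w$. Use $r=h-1$, so $\alpha\ge w$, $\nu=2w-e$ and $\alpha+1\le\nu$. Put $\gamma=2w-1-\alpha$. Then $e\le\gamma\le w-1$, so $\gamma<\alpha$. The moves $\gamma\to\alpha$ and $\gamma\to\alpha+1$ are feasible with $u=\gamma$: we have $\alpha+1-\gamma=2(\alpha+1-w)=2(w-\gamma)$, and $2w+1-e-\gamma=\alpha+2-e\le\alpha$, which is the third condition for $\beta=\alpha$ and hence also for $\beta=\alpha+1$.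

The cases cover all $a$ with $1\le a<n$. $\square$

**Forgetting a token.** Let $X_{n-1,1}$ be the $n$-fold cover of $X_n(B)$ whose points have one distinguished token $\delta$, and let $p:X_{n-1,1}\to X_{n-1}(B)$ forget $\delta$. Let $Br_{n-1,1}\subset Br_n$ be the fundamental group of the space of configurations of $n$ points in the plane with one distinguished point, and $q_*:Br_{n-1,1}\to Br_{n-1}$ the forgetful map. By the Fadell–Neuwirth fibration (with fiber the plane minus $n-1$ points, and base with $\pi_2=0$), $q_*$ is surjective with kernel $\pi_1(\mathbb R^2\setminus\{n-1\text{ points}\})$.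

**Lemma 9.** Let $B=R_{w,h}$, $w,h\ge2$, $n\ge1$, $e=wh-n\ge2$. Then $\varphi_n$ is surjective.

*Proof.* **Step 1: $e=2$, by exhibiting all $s_a$ in the image $I$.** Fix $r$ and use relative indices. The third part of (F) is $u\ge2w-1-\beta$, and one checks directly that the following are feasible whenever the positions lie, in absolute terms, in $\{1,\dots,n\}$:

* $w-1\to w$, with $u=w-1$;
* $w-k\to w+k$ for $1\le k\le w-1$, with $u=w-k$ (the third part is $w-k\ge w-k-1$);
* $w-k\to w+k-2$ for $2\le k\le w$, with $u=w-k+1$ (here the second and third parts are equalities).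

By (1), and up to the sign $\epsilon_r$ of all exponents, the first gives $s_{w-1}\in I$, and then $w-1\to w+1$ gives $s_w\in I$. For $k\ge2$, knowing $s_{w-k+1},\dots,s_{w+k-2}$, the move $w-k\to w+k-2$ with image $s_{w-k}\cdots s_{w+k-3}$ gives $s_{w-k}$, and then $w-k\to w+k$ with image $s_{w-k}\cdots s_{w+k-1}$ gives $s_{w+k-1}$.

For $r\le h-2$ we have $\nu\ge3w-2\ge2w-1$, so all these positions are at most $\nu$. We get $s_1,\dots,s_{2w-2}$ (relative), and also $s_0$ from $k=w$ if $r\ge2$. For $r=h-1$ we have $\nu=2w-2$; we use $w-k\to w+k$ only for $k\le w-2$, which gives $s_w,\dots,s_{2w-3}$ (nothing beyond $s_{w-1}$ if $w=2$). The moves $w-k\to w+k-2$ still have all the known factors they need, since they end with $s_{w+k-3}$. We get $s_1,\dots,s_{2w-3}$, and $s_0$ if $r\ge2$. In absolute indices, pair $r$ covers $(r-1)w$ (or $1$ if $r=1$) up to $(r+1)w-2$, and pair $h-1$ up to $wh-3=n-1$. So all of $1,\dots,n-1$ is covered.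

**Step 2: induction on $e$, by forgetting a token.** Let $n\ge2$ and let $\varphi_n$ be surjective. Then loops in $X_n(B)$ permute the $n$ tokens transitively, so $X_{n-1,1}$ is connected. As $X_{n-1,1}$ is the pullback of the corresponding cover of $C_n(\mathbb R^2)$, $\pi_1(X_{n-1,1})=\varphi_n^{-1}(Br_{n-1,1})\to Br_{n-1,1}$ is surjective. Composed with the surjection $q_*$ it equals $\varphi_{n-1}p_*$. So $\varphi_{n-1}$ is onto. $\square$

**Lemma 10 (removing a token).** Let $B=R_{w,h}$, $w,h\ge2$, $n\ge2$, $e=wh-n\ge2$. If $(B,n)$ is good, then $(B,n-1)$ is good.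

*Proof.* The plan is to show that $p_*$ factors through $q_*$ and is onto.

**Step 1: $p_*$ is surjective.** Let $T_j\subset X_{n-1,1}$ be the lift of the contractible complex $X_n(S)$ on which $\delta$ is the $j$-th token along $S$; so $p(T_j)\subset X_{n-1}(S)$. An edge where $\delta$ itself makes a move $F_r(a\to b)$ joins $T_a$ to $T_b$, and $p$ maps it to a vertex of $X_{n-1}(S)$. By Lemma 8 the union $T$ of the $T_j$ and these edges is connected. It contains all vertices of $X_{n-1,1}$, and $p(T)\subset X_{n-1}(S)$. Every edge of $X_{n-1}(B)$ leaves $wh-(n-2)-2=e\ge1$ holes outside its domino, and putting $\delta$ in one of them lifts the edge.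

Given an edge loop in $X_{n-1}(B)$ (its vertices lie in $X_{n-1}(S)$), lift its edges separately. Connect the end of each lift with the beginning of the next by a path in $T$, and connect the base point above the starting vertex with the first and last lift in the same way. Each connecting path has ends over one vertex, so it projects to a loop in the simply connected $X_{n-1}(S)$. Hence the closed path obtained projects to a loop homotopic to the given one.

**Step 2: $p_*$ kills the kernel of $q_*$.** As $\varphi_n$ is an isomorphism, $\pi_1(X_{n-1,1})\cong Br_{n-1,1}$. The group $\ker q_*$ is free on the standard loops $A_1,\dots,A_{n-1}$ of $\delta$ around the single other points. Half-twists exchanging neighboring other points, away from the base position of $\delta$, lie in $Br_{n-1,1}$ and conjugate one of $A_i,A_{i+1}$ to the other. So $\ker q_*$ is the normal closure of $A_1$ in $Br_{n-1,1}$.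

Consider any loop in which $\delta$ and one other token $\tau$ make a full turn about each other in a disk containing no further token. It is freely homotopic to $A_1^{\pm1}$ in the space of configurations with one distinguished point: an isotopy of the plane carries the disk and the other points to a standard position, and in the disk a full turn of the pair is homotopic to $\delta$ going once around $\tau$. So the conjugacy class of such a loop normally generates $\ker q_*$.

Realize it in $X_{n-1,1}$ as follows. Since $e\ge2$, there is a vertex with a $2\times2$ block that contains exactly $\delta$ and $\tau$, at opposite corners. Make eight moves, alternately of $\delta$ and of $\tau$, all in the same rotational direction; each token goes once around the block. Under $p$, the image is $\tau$ going once around an otherwise empty block, which bounds a $Q$-cell. So $p_*(\ker q_*)=1$.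

**Step 3: conclusion.** By Steps 1 and 2, $p_*$ induces a surjection $Br_{n-1}=Br_{n-1,1}/\ker q_*\to G_{n-1}(B)$. Its composition with $\varphi_{n-1}$ is the identity, because $\varphi_{n-1}p_*$ corresponds to $q_*$. So the surjection is an isomorphism and $\varphi_{n-1}$ is its inverse. $\square$

**Proposition 11.** $(R_{3,3},n)$ is good for $n\le3$.

*Proof.* $n=3$ is Proposition 6; then apply Lemma 10 with $n=3$ and $n=2$. $\square$

## 7. Adding a row while keeping four holes

**Lemma 12.** Let $w\ge3$ and $h\ge5$, or $(w,h)=(4,4)$; let $n=wh-4$. If $(R_{w,h-1},n-w)$ is good, then $(R_{w,h},n)$ is good.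

*Proof.* Let $B=R_{w,h}$, $\Gamma=G_n(B)$, and let $Z,Z'$ be the first and the last row.

**Step 1: define the candidates $x_a$.** Keeping $Z'$ (resp. $Z$) filled with static tokens gives homomorphisms to $\Gamma$ from $G_{n-w}(B\setminus Z')$ (resp. $G_{n-w}(B\setminus Z)$), base points being identified through $X_n(S)$. Both boards are congruent to $R_{w,h-1}$, so both groups are identified by $\varphi$ with $Br_{n-w}$, and the snake of $B$ restricts to snakes of them. The half-twists are supported near the snake, inside an open half-plane that contains the centers of the smaller board and no other tokens. So on braids the homomorphisms add $w$ strands at the end (resp. at the beginning). Let $x_a$, for $1\le a\le n-w-1$, be the image of $s_a$ under the first homomorphism, and $y_a$, for $w+1\le a\le n-1$, the image of $s_{a-w}$ under the second. Then $\varphi(x_a)=s_a$ and $\varphi(y_a)=s_a$.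

**Step 2: they agree where both are defined.** Let $w+1\le a\le n-w-1$. Rows $2,\dots,h-1$ form a board congruent to $R_{w,h-2}$ with $h-2\ge2$. With $n-2w$ tokens it has four holes, so by Lemma 9 there is an element $\xi$ of its group with $\varphi(\xi)=s_{a-w}$. Filling $Z$ turns $\xi$ into an element of $G_{n-w}(B\setminus Z')$ with braid $s_a$. Filling $Z'$ turns it into an element of $G_{n-w}(B\setminus Z)$ with braid $s_{a-w}$. By goodness, these are the corresponding Artin generators. Both map to the same element of $\Gamma$, namely the image of $\xi$ with $Z$ and $Z'$ filled. So $x_a=y_a$.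

We have $n\ge2w+2$: for $(4,4)$, $12\ge10$; for $h\ge5$, $n\ge5w-4\ge2w+2$. So we can put $x_a:=y_a$ for $n-w\le a\le n-1$, and $x_1,\dots,x_{n-1}$ are all defined. A pair $a<b$ lies in $[1,n-w-1]$ or in $[w+1,n-1]$ unless $a\le w$ and $b\ge n-w$. Hence all Artin relations hold except possibly $[x_a,x_b]=1$ with $a\le w$, $b\ge n-w$ (then $b-a\ge2$).

**Step 3: the remaining commutations, by cutting the board in two.** Let $B_1$ be the first two rows and $B_2=B\setminus B_1$, which has at least two rows. Consider the map $X_{2w-2}(B_1)\times X_{n-2w+2}(B_2)\to X_n(B)$, with two holes in each part. Let $a\le w$ and $b\ge n-w$. Then $a\le w\le2w-3$, and $1\le b-(2w-2)\le n-2w+1$, because $n-w-(2w-2)\ge1$ (for $(4,4)$ it is $2$; for $h\ge5$, $n\ge5w-4\ge3w-1$). So Lemma 9 gives $\xi\in G_{2w-2}(B_1)$ and $\eta\in G_{n-2w+2}(B_2)$ with $\varphi(\xi)=s_a$ and $\varphi(\eta)=s_{b-2w+2}$. Base them at vertices where $Z\subset B_1$ and $Z'\subset B_2$ are full; this is possible as $2w-2\ge w$ and $n-2w+2\ge w$. The images of $\xi$ and $\eta$ in $\Gamma$ commute.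 While $\xi$ is performed, $Z'$ is full and static. So the image of $\xi$ comes from $G_{n-w}(B\setminus Z')\cong Br_{n-w}$, where it has braid $s_a$, and it is $x_a$. Likewise the image of $\eta$ comes from $G_{n-w}(B\setminus Z)$ and has braid $s_b$ in $Br_n$, so it is $y_b=x_b$. Hence $[x_a,x_b]=1$.

**Step 4: the $x_a$ generate.** Consider $F_r(a\to b)$ with $k_1=a-1,k_2=b-a,k_3=n-b$. If $k_3\ge w$, then $r\le h-2$, since for $r=h-1$ we have $k_3\le u-1<w$. The last row then lies after the chord, and the element can be realized with $Z'$ full; so it lies in the first image $\langle x_1,\dots,x_{n-w-1}\rangle$. Similarly, if $k_1\ge w$, then $r\ge2$ and the element lies in the second image. Otherwise $k_1,k_3\le w-1$, and $k_1+k_2+k_3=n-1$ gives $2w-2\ge k_2\ge n+1-2w$, so $n\le4w-3$. For $h\ge5$ this is impossible, since $n\ge5w-4$.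

Let $(w,h)=(4,4)$, $n=12$. Then $k_2\ge5$ forces $u=1$, with bounds $k_1\le4(r-1)$, $k_2\le6$, $k_3\le4(3-r)$, and $k_1+k_2+k_3=11$. For $r=1$, $k_1=0$ and $k_3\ge5$; for $r=3$, $k_3=0$ and $k_1\ge5$; both are excluded here. So $r=2$ and $(k_1,k_2,k_3)\in\{(3,5,3),(2,6,3),(3,6,2)\}$. The exceptional elements are $F_2(4\to9)$, $F_2(3\to9)$, $F_2(4\to10)$. Use (R) with $\sum p_i=10$.

* $r=2$, $(u,v)=(1,2)$, $c=(4,5,0,1,2)$, $p=(3,4,0,1,2)$:
$$F_2(4\to9)F_3(8\to10)=F_3(9\to10)F_2(4\to8).\tag{25}$$
* The same chords, $p=(3,5,0,0,2)$, with $F_3(10\to10)=1$: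
$$F_2(4\to10)F_3(9\to10)=F_2(4\to9).\tag{26}$$
* $r=1$, $(u,v)=(3,4)$, $c=(2,1,0,5,4)$, $p=(2,0,0,5,3)$, with $F_1(3\to3)=1$:
$$F_1(3\to4)F_2(3\to9)=F_2(4\to9).\tag{27}$$

The other factors $F_3(8\to10),F_3(9\to10)$ have $k_1\ge4$, and $F_2(4\to8),F_1(3\to4)$ have $k_3\ge4$, so they lie in $\langle x_1,\dots,x_{n-1}\rangle$. By (25), (26), (27), so do the exceptional elements. Thus $x_1,\dots,x_{n-1}$ generate, and Lemma 5 applies. $\square$

**Proposition 13.** If $w,h\ge3$ and $(w,h)\ne(3,3)$, then $(R_{w,h},n)$ is good for all $1\le n\le wh-4$.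

*Proof.* First let $n=wh-4$. $R_{3,4}$ is good by Proposition 7. Lemma 12 gives $R_{3,h}$ for $h\ge5$ by induction. It gives $R_{4,4}$ from $R_{4,3}$, the transpose of $R_{3,4}$, and then $R_{4,h}$ for $h\ge5$. By transposition, $R_{w,3}$ for $w\ge4$ and $R_{w,4}$ for $w\ge3$ are good. For $w\ge5$ start from $R_{w,4}$; Lemma 12 gives $R_{w,h}$ for $h\ge5$ by induction on $h$. For smaller $n$ apply Lemma 10 repeatedly. $\square$

## 8. A Clifford sign that obstructs $e\le3$

Two independent swaps, performed in the obvious way in two disjoint $2\times2$ blocks, need two holes in each block. With at most three holes this is not available, and the following proposition shows that nothing else replaces it: a sign detects that commuting lifts of $s_1$ and $s_3$ do not exist.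

**Proposition 14.** Let $w,h\ge3$ and $e=wh-n\in\{0,1,2,3\}$. Then $SBr_n(R_{w,h})\not\cong Br_n$.

*Proof.* Note $n\ge6$. If $e=0$, then $G_n=1$ and $Br_n\ne1$. If $e=1$, then $G_n$ is free of rank $(w-1)(h-1)\ge4$ by Section 2, so it has trivial center, whereas $Br_n$ has nontrivial center (it contains the full twist). Let $e\in\{2,3\}$ from now on.

**Step 1: it suffices to consider $\varphi$.** By Lemma 9, $\varphi$ is onto. The group $Br_n$ is finitely generated, and residually finite since it embeds in $\mathrm{Aut}(F_n)$; hence it is Hopfian, that is, every surjective endomorphism is an isomorphism. If there is an abstract isomorphism $Br_n\cong G_n$, its composition with $\varphi$ is a surjective endomorphism of $Br_n$, so $\varphi$ is an isomorphism. Suppose so. Let $\gamma_1=\varphi^{-1}(s_1)$ and $\gamma_3=\varphi^{-1}(s_3)$; these commute. We derive a contradiction.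

**Step 2: attach Clifford elements to moves.** Let $Cl$ be the real Clifford algebra with one generator $e_c$ for each cell $c\in B$, with $e_c^2=1$ and $e_ce_d=-e_de_c$ for $c\ne d$. (For two cells it has basis $1,e_c,e_d,e_ce_d$, with $(e_ce_d)^2=-1$.) For a token move $c\to c'$ put
$$m=\tfrac1{\sqrt2}(1+J),\qquad J=e_{c'}e_c,\qquad J^2=-1.$$
Then $m^{-1}=(1-J)/\sqrt2=(1+e_ce_{c'})/\sqrt2$ is the element of the reverse move, and $m^2=J$. As $J$ anticommutes with $e_c$ and $e_{c'}$, we have $me_cm^{-1}=m^2e_c=e_{c'}e_ce_c=e_{c'}$ and $me_{c'}m^{-1}=Je_{c'}=e_{c'}e_ce_{c'}=-e_c$. The element $m$ commutes with all other $e_d$, and the elements of moves in disjoint dominoes commute. For an edge path with moves $m_1,\dots,m_k$ in this order, let $M=m_k\cdots m_1$. So $M(\gamma\gamma')=M(\gamma')M(\gamma)$.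

Let $\chi=\pm1$ be the checkerboard coloring. Fix a base vertex with token set $T$ and hole set $K$, and put $\hat e_c=\chi(c)e_c$ for $c\in K$. When a token moves $c\to c'$, $e_c$ becomes $e_{c'}$. The hole moves from $c'$ to $c$, and $\chi(c')e_{c'}$ becomes $-\chi(c')e_c=\chi(c)e_c$. So for a loop $\gamma$, conjugation by $M(\gamma)$ permutes $\{e_c\}_{c\in T}$ by a permutation $\pi_T(\gamma)$ (where the tokens go) and $\{\hat e_c\}_{c\in K}$ by a permutation $\pi_K(\gamma)$ (where the holes go). Each move changes the number of tokens on black cells by $\pm1$, so a loop has an even number of moves. Each move is a transposition of two cells. Hence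
$$\mathrm{sgn}\,\pi_T(\gamma)\cdot\mathrm{sgn}\,\pi_K(\gamma)=1.\tag{28}$$

*Example.* Let a $2\times2$ block with cells $1,2,3,4$ in cyclic order have tokens on $1,3$ and holes at $2,4$, and make the moves $1\to2$, $3\to4$, $2\to3$, $4\to1$. The two tokens are exchanged. Under conjugation $e_2\mapsto-e_1\mapsto e_4$ and $e_4\mapsto-e_3\mapsto e_2$, so the two holes are exchanged as well.

**Step 3: two central extensions of symmetric groups.** Let $\tilde S_T$ be the group generated by $-1$ and $t_{cd}=(e_c-e_d)/\sqrt2$, $c\ne d\in T$; define $\tilde S_K$ likewise with $\hat e$ and $K$. We have $t_{cd}^2=1$. Since $tv+vt=2\langle v,t\rangle$ for vectors, conjugation by a unit vector $t$ is $v\mapsto-(v-2\langle v,t\rangle t)$. So $t_{cd}$ conjugates every $e_k$, $k\in B$, to $-e_{(cd)k}$, and similarly for $K$. A product of such elements over a permutation $\pi$ conjugates $e_k$ to $\mathrm{sgn}(\pi)e_{\pi k}$ (with $\hat e$ in place of $e$ on $K$ for $\tilde S_K$; the $e_k$ with $k\in T$ are then multiplied by $\mathrm{sgn}(\pi)$). The action determines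 $\pi$, so we get surjections $\tilde S_T\to S_T$ and $\tilde S_K\to S_K$ onto the symmetric groups of the sets $T$ and $K$.

An even element of $Cl$ commuting with all $e_k$ is a scalar: for a product $e_I$ of distinct generators with $|I|$ even, conjugation by $e_k$ gives $-e_I$ if $k\in I$ and $e_I$ otherwise, so only $I=\emptyset$ can occur. Let $x\mapsto x^t$ be the anti-involution fixing all $e_c$. Then $x^tx=1$ on $\tilde S_T$ and $\tilde S_K$, as it holds for the generators. An element of the kernel of $\tilde S_T\to S_T$ is a product of an even number of $t_{cd}$ up to sign, so it is even, and it commutes with all $e_k$. So it is a scalar $\lambda$ with $\lambda^2=1$. Thus $\tilde S_T$ and $\tilde S_K$ are central extensions by $\{\pm1\}$ of the symmetric groups. Orthogonal vectors anticommute. So elements of $\tilde S_T$ over disjoint transpositions anticommute, and so do elements of $\tilde S_T$ and of $\tilde S_K$ lying over transpositions. In particular $\mathcal S=\tilde S_T\tilde S_K$ is a group.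

**Step 4: $M(\gamma)\in\mathcal S$ for every loop.** Let $x\in\tilde S_T$, $y\in\tilde S_K$ lie over $\pi_T(\gamma),\pi_K(\gamma)$. By (28) the signs in the conjugation by $xy$ multiply to $1$, so $xy$ and $M(\gamma)$ conjugate all $e_c$ equally. Both are even, so $M(\gamma)=\lambda xy$ with a scalar $\lambda$. As $m^t=m^{-1}$ for each move, $M^tM=1=(xy)^txy$, so $\lambda=\pm1$ and $M(\gamma)=\pm xy$.

**Step 5: correct for $Q$-cells.** Around a type (i) cell $M=1$, since the elements of disjoint dominoes commute. $Q$-cells need three holes, so they exist only for $e=3$. For a token going around an otherwise empty block with cells $1,2,3,4$ in cyclic order, starting at $1$,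
$$M=\tfrac14(1+e_1e_4)(1+e_4e_3)(1+e_3e_2)(1+e_2e_1)=\tfrac14(1+e_1e_4+e_4e_3+e_1e_3)(1+e_3e_2+e_2e_1+e_3e_1).$$
Multiplying out the sixteen terms, with $e_1e_4e_2e_1=e_4e_2$, $e_1e_4e_3e_1=e_4e_3$, $e_4e_3e_3e_2=e_4e_2$, $e_4e_3e_3e_1=e_4e_1$, $e_1e_3e_3e_2=e_1e_2$, $e_1e_3e_2e_1=e_3e_2$, $e_1e_3e_3e_1=1$ and $e_4e_3e_2e_1=-e_1e_4e_3e_2$, the terms $e_1e_2+e_2e_1$, $e_1e_3+e_3e_1$, $e_1e_4+e_4e_1$ and the quartic ones cancel, and
$$M=\tfrac12(1+v),\qquad v=e_3e_2+e_4e_3+e_4e_2.$$
The three summands of $v$ have square $-1$ and anticommute pairwise, so $v^2=-3$ and $M^3=\frac18(1+3v+3v^2+v^3)=\frac18(1+3v-9-3v)=-1$. Going around in the other direction gives $M^{-1}$, whose cube is $-1$ too.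

Put $M'(\gamma)=(-1)^{b(\gamma)}M(\gamma)$, where $b$ is the number of vertical moves in odd columns. Around a $Q$-cell there is one vertical move in each of two adjacent columns, so $b=1$. Around a type (i) cell each domino is used twice, so the signs cancel and $M'=1$. For a $Q$-cell boundary, joined to the base vertex by any path, $\pi_T=1$ and $\pi_K$ is a $3$-cycle. So $M'$ is an element of $\tilde S_K$ over a $3$-cycle, and its cube is $(-1)^3(-1)=1$.

For $e=3$, the preimage of the alternating group $A_3$ in $\tilde S_K$ has order $6$ and is a central extension of a cyclic group, hence abelian, hence cyclic. Let $\Omega$ be its unique subgroup of order $3$; it contains all the elements $M'$ of $Q$-cell boundaries. It is normal in $\tilde S_K$ by uniqueness, and its elements are even in $\tilde S_K$, so they commute with $\tilde S_T$. Thus $\Omega$ is normal in $\mathcal S$. For $e=2$ put $\Omega=1$. In both cases $-1\notin\Omega$, and $M'$ induces a well-defined anti-homomorphism $G_n\to\mathcal S/\Omega$.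

**Step 6: contradiction.** $\pi_T(\gamma_1)$ and $\pi_T(\gamma_3)$ are disjoint transpositions; let $t_1,t_3\in\tilde S_T$ lie over them, products $\pm t_{cd}$ of the kind above, so $t_i^2=1$. By (28), $\pi_K(\gamma_1)$ and $\pi_K(\gamma_3)$ are odd. The group $\tilde S_K$ has order $4$ or $12$ for $e=2$ or $3$, so $\tilde S_K/\Omega$ has order $4$, and modulo $\Omega$ the odd elements of $\tilde S_K$ are $\pm\hat t$ for a single $\hat t$ over a transposition, with $\hat t^2=1$. By Step 4, $M'(\gamma_1)\equiv\pm t_1\hat t$ and $M'(\gamma_3)\equiv\pm t_3\hat t$ modulo $\Omega$. But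
$$t_1\hat t\,t_3\hat t=-t_1t_3,\qquad t_3\hat t\,t_1\hat t=-t_3t_1=t_1t_3.$$
These differ by the factor $-1\notin\Omega$, so the images of $\gamma_1,\gamma_3$ do not commute, whereas $\gamma_1$ and $\gamma_3$ do. This is a contradiction. $\square$

## 9. Four and five tokens on the $3\times3$ board: deficiency one

On the $3\times3$ board four or five holes ($n=5,4$) do not suffice. The idea is to build the board cell by cell, and to find a presentation with so few relators that $H_2$ would vanish, which is impossible for $Br_n$. The *deficiency* of a finite presentation is the number of generators minus the number of relators; for instance $\langle s_1,s_2\mid s_1s_2s_1=s_2s_1s_2\rangle$ has deficiency $1$. Below, $A*_CA'$ denotes the pushout of groups; the maps from $C$ need not be injective.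

**Lemma 15 (adding a cell $c$ to a connected board $P$).**

(a) Let $c$ have exactly one neighbor $d$ in $P$. If $X_n(P)$, $X_{n-1}(P\setminus d)$, $X_{n-1}(P)$ are nonempty and connected, then $G_n(P\cup c)=G_n(P)*_{G_{n-1}(P\setminus d)}G_{n-1}(P)$, where the left map puts a token on $d$ and the right one is the inclusion.

(b) Let $c$ have exactly two neighbors $d_1,d_2$ in $P$, and let $\{c,d_1,d_2,b\}$ be a $2\times2$ block in $P\cup c$, the only such block containing $c$. Put $Y_i=X_{n-1}(P\setminus d_i)$ for $i=1,2$ and $Y_3=X_{n-1}(P\setminus\{d_1,d_2,b\})$. Let $X_n(P),X_{n-1}(P),Y_1,Y_2$ be nonempty and connected. If $Y_3$ is nonempty and simply connected, then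
$$G_n(P\cup c)=G_n(P)*_{\pi_1Y_1*\pi_1Y_2}G_{n-1}(P).$$
If $Y_3=\emptyset$ and $Y_2$ is simply connected, then $G_n(P\cup c)=(G_n(P)*_{\pi_1Y_1}G_{n-1}(P))*\mathbb Z$. The maps $\pi_1Y_i\to G_n(P)$ put a token on $d_i$, and $\pi_1Y_i\to G_{n-1}(P)$ are induced by the inclusions.

*Proof.* (a) No $2\times2$ block contains $c$, as it would contain two neighbors of $c$. So a cube of $X_n(P\cup c)$ either does not use $c$, or has a static token on $c$, or has a token moving over $\{c,d\}$. Hence $X_n(P\cup c)$ is the double mapping cylinder of $X_n(P)\leftarrow X_{n-1}(P\setminus d)\to X_{n-1}(P)$, and van Kampen's theorem applies.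

(b) A token in a block containing $c$ has coordinates $(\sigma,\tau)\in[0,1]^2$ with $c=(0,0)$, $d_1=(1,0)$, $d_2=(0,1)$, $b=(1,1)$. Cut along $\max(\sigma,\tau)=\frac12$. The side $\le\frac12$ deformation retracts to $X_{n-1}(P)$ (token at $c$) by scaling $(\sigma,\tau)$. The other side, together with $X_n(P)$, deformation retracts to $X_n(P)$ by the radial projection $(\sigma,\tau)\mapsto(\sigma,\tau)/\max(\sigma,\tau)$; after it, the token is in one of the dominoes $\{d_1,b\}$, $\{d_2,b\}$ or on $d_1$ or $d_2$. The cut is $Y=Y_1\cup Y_2\cup(Y_3\times I)$: the token is at $(\frac12,0)$, at $(0,\frac12)$, or on the bent arc between these points, the ends of $Y_3\times I$ being attached by the inclusions into $Y_1$ and $Y_2$. If $Y_3$ is nonempty and simply connected, then $\pi_1Y=\pi_1Y_1*\pi_1Y_2$, and van Kampen's theorem for the cut gives the first formula. If $Y_3=\emptyset$, the two sides are glued along two disjoint pieces. Gluing along $Y_1$ gives the pushout, and gluing along the simply connected $Y_2$ adds a free generator. $\square$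

We also use that $X_k$ of a (bent) path of at least $k$ cells without further adjacencies is contractible, by Lemma 2 as for $X_n(S)$. Write cells as (column, row), and $F_k$ for the free group of rank $k$.

**Step 1: the $2\times2$ board $Q$.** $G_1(Q)=1$ (one $Q$-cell); $G_2(Q)=\mathbb Z$ (Section 2); $G_3(Q)=\mathbb Z$ (a $4$-cycle of hole positions); $G_4(Q)=1$.

**Step 2: $L$, which is $Q$ plus a cell adjacent to exactly one cell $d$ of $Q$.** As $Q\setminus d$ is a path of $3$ cells, (a) gives $G_n(L)=G_n(Q)*G_{n-1}(Q)$ for $1\le n\le4$. So $G_1(L)=1$; $G_2(L)=\mathbb Z$, the inclusion of $Q$ inducing the isomorphism; $G_3(L)=F_2$; and $G_4(L)=\mathbb Z$, which is the factor $G_3(Q)$ with the extra cell occupied.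

**Step 3: $P_6=\{1,2,3\}\times\{1,2\}$.** Write $P_6=L\cup(1,2)$ with $L=\{2,3\}\times\{1,2\}\cup(1,1)$. Use (b) with $d_1=(1,1)$, $d_2=(2,2)$, $b=(2,1)$. Here $L\setminus d_1=Q$ (the block $\{2,3\}\times\{1,2\}$), $L\setminus d_2$ is the path $(1,1),(2,1),(3,1),(3,2)$, and $L\setminus\{d_1,d_2,b\}$ is a domino.

* $n=2$: $\pi_1Y=G_1(Q)=1$, so $G_2(P_6)=G_2(L)*G_1(L)=\mathbb Z$.
* $n=3$: $G_3(P_6)=G_3(L)*_{G_2(Q)}G_2(L)=G_3(L)=F_2$, as $G_2(Q)\to G_2(L)$ is an isomorphism. For $n=2,3$ the inclusion of $L$ induces the isomorphism.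
* $n=4$: $Y_3=\emptyset$, and $G_4(P_6)=(G_4(L)*_{G_3(Q)}G_3(L))*\mathbb Z=G_3(L)*\mathbb Z=F_3$, as $G_3(Q)\to G_4(L)$ (token on $d_1$) is an isomorphism.
* $n=5$: the grid graph of the hole gives $G_5(P_6)=F_2$. Also $G_1(P_6)=1$, since $X_1(P_6)$ is a filled rectangle.

**Step 4: $P_7=P_6\cup(1,3)$.** The only neighbor is $(1,2)$, and $P_6\setminus(1,2)=L$. So (a) gives $G_n(P_7)=G_n(P_6)*_{G_{n-1}(L)}G_{n-1}(P_6)$. For $n=2,3,4$ the inclusion-induced map $G_{n-1}(L)\to G_{n-1}(P_6)$ is an isomorphism by Step 3 (for $n=2$ both groups are trivial), so the inclusion of $P_6$ gives $G_n(P_7)=G_n(P_6)$: $\mathbb Z,F_2,F_3$. For $n=5$, $G_5(P_7)=F_2*_{\mathbb Z}F_3$ has a presentation of deficiency $2+3-1=4$.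

**Step 5: $P_8=P_7\cup(2,3)$.** Use (b) with $d_1=(1,3)$, $d_2=(2,2)$, $b=(1,2)$; this is the only $2\times2$ block containing $(2,3)$, since $(3,3)$ is absent. Here $P_7\setminus d_1=P_6$; $P_7\setminus d_2$ is the path $(1,3),(1,2),(1,1),(2,1),(3,1),(3,2)$; and $P_7\setminus\{d_1,d_2,b\}$ is the path $(1,1),(2,1),(3,1),(3,2)$, so $Y_3\ne\emptyset$ for $n\le5$. So for $n=3,4,5$
$$G_n(P_8)=G_n(P_7)*_{G_{n-1}(P_6)}G_{n-1}(P_7)=G_n(P_7),$$
as $G_{n-1}(P_6)\to G_{n-1}(P_7)$ is an isomorphism by Step 4. So we get $F_2$, $F_3$, and a group with a presentation of deficiency $4$.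

**Step 6: $R_{3,3}=P_8\cup(3,3)$.** Use (b) with $d_1=(2,3)$, $d_2=(3,2)$, $b=(2,2)$. Here $P_8\setminus d_1=P_7$. The board $P_8\setminus d_2=\{1,2\}\times\{1,2,3\}\cup(3,1)$ is the reflection of $P_7$ in the diagonal. And $P_8\setminus\{d_1,d_2,b\}$ is the path $(3,1),(2,1),(1,1),(1,2),(1,3)$ of $5$ cells. So for $n=4,5$
$$G_n(R_{3,3})=G_n(P_8)*_{G_{n-1}(P_7)*G_{n-1}(P_7)}G_{n-1}(P_8).$$
The amalgamated group is free, and one relator for each of its free generators suffices. So $G_n(R_{3,3})$ has a presentation of deficiency
$$n=4:\ 3+2-(2+2)=1,\qquad n=5:\ 4+3-(3+3)=1.$$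

**Proposition 16.** $SBr_4(R_{3,3})\not\cong Br_4$ and $SBr_5(R_{3,3})\not\cong Br_5$.

*Proof.* Suppose $G_n(R_{3,3})\cong Br_n$ with $n\in\{4,5\}$. Then $H_1=\mathbb Z$. The $2$-complex $W$ of a presentation of deficiency $1$ has Euler characteristic $0$, so $b_2(W)=b_1(W)-1=0$. As $H_2(W)$ is free abelian, $H_2(W)=0$. By Hopf, $H_2(Br_n)$ is a quotient of $H_2(W)$, so $H_2(Br_n)=0$, and
$$H^2(Br_n;\mathbb Z/2)=\mathrm{Hom}(H_2(Br_n),\mathbb Z/2)\oplus\mathrm{Ext}(\mathbb Z,\mathbb Z/2)=0.$$
Central extensions by $\mathbb Z/2$ are classified by $H^2(\,\cdot\,;\mathbb Z/2)$. Pull back to $Br_n$ the extension $\tilde S_n\to S_n$ of Section 8, Step 3 (generated by $-1$ and the $(e_c-e_d)/\sqrt2$ in the Clifford algebra on $n$ generators). The pullback splits, so the homomorphism $Br_n\to S_n$ lifts to $\tilde S_n$. But $s_1,s_3$ commute, while all elements of $\tilde S_n$ over the disjoint transpositions $(12),(34)$ anticommute, and $-1\ne1$ in $\tilde S_n$. This is a contradiction. $\square$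

*Proof of Theorem 1.* By Proposition 3 we may replace $SBr_n(R_{w,h})$ by $G_n(R_{w,h})$. For $(w,h)\ne(3,3)$, Proposition 13 gives goodness for $n\le wh-4$, and Proposition 14 excludes $n\ge wh-3$. For $(3,3)$, Proposition 11 gives goodness for $n\le3$, Proposition 16 excludes $n=4,5$, and Proposition 14 excludes $n=6,\dots,9$. Goodness means that the inclusion into $C_n(\mathbb R^2)$ induces the isomorphism. $\square$
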